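\title{Fractional clique decompositions of random hypergraphs\\ at the covering threshold}

\begin{abstract}
Let $k\ge2$ and $r\ge k+1$. We prove that the binomial random $k$-uniform hypergraph $G^{(k)}(n,p)$ has, with high probability, a fractional $K_r^{(k)}$-decomposition as soon as $p\ge(1+\varepsilon)p^*_{k,r}(n)$, where $p^*_{k,r}(n)$ is the threshold at which every edge lies in a copy of $K_r^{(k)}$. This proves a conjecture stated in a paper of Joos and Smith. In the same range every demand function close enough to $1$ is realized by weights $O(1/\mu)$, where $\mu$ is the expected number of copies at an edge. The proof corrects an explicit approximate solution by linear duality. Its core is an $\ell^1$-inequality for the edge--clique incidence matrix, which we derive from two spectral estimates by truncating at all scales.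
\end{abstract}

\section{Introduction}\label{sec:intro}

Fix integers $k\ge2$ and $r\ge k+1$. A \emph{$k$-graph} $G$ consists of a vertex set and a set $E=E(G)$ of $k$-element subsets of it, the edges. The complete $k$-graph on $r$ vertices is denoted by $K_r^{(k)}$; it has
\[
s:=\binom rk\ge3
\]
edges. A copy of $K_r^{(k)}$ in $G$ is called a \emph{clique} and is identified with its vertex set. For an edge $e$ and a clique $K$ we write $e\in K$ if $e\subset K$, and $d(e)$ is the number of cliques containing $e$. A \emph{fractional $K_r^{(k)}$-decomposition} of $G$ is an assignment of real weights $w_K\ge0$ to the cliques such that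
\[
\sum_{K\ni e}w_K=1\qquad\text{for every }e\in E .
\]
If all weights are $0$ or $1$, this is a partition of $E$ into cliques. Such a partition is subject to divisibility conditions (a graph partitioned into triangles has only even degrees), and the fractional version is free of them: the complete $k$-graph on $n\ge r$ vertices is decomposed by the constant weight $1/\binom{n-k}{r-k}$.

One obstruction survives: an edge that lies in no clique cannot be covered. For a general $k$-graph this is not the only obstruction. In the graph formed by two triangles with a common edge every edge lies in a triangle, but the four outer edges force both weights to be $1$, and then the common edge receives weight $2$. The question of this paper is whether, in a random $k$-graph, the uncovered edge is the last obstruction to disappear.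

Let $G^{(k)}(n,p)$ be the random $k$-graph on $n$ vertices in which each $k$-set is an edge independently with probability $p$. An event holds \emph{with high probability} (w.h.p.) if its probability tends to $1$ as $n\to\infty$. Given that $e$ is an edge, the expectation of $d(e)$ is
\[
\mu=\mu(p):=\binom{n-k}{r-k}p^{s-1}.
\]
If the cliques at $e$ appeared independently, $e$ would be uncovered with probability about $\exp(-\mu)$, and the expected number of uncovered edges would be about $\binom nkp\exp(-\mu)$. When $\mu$ has order $\log n$ we have $p=n^{-(r-k)/(s-1)+o(1)}$, so that $\binom nkp=n^{\kappa+o(1)}$ with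
\[
\kappa:=k-\frac{r-k}{s-1}.
\]
The uncovered edges should therefore disappear at $\mu\approx\kappa\log n$. Solving $n^{r-k}p^{s-1}/(r-k)!=\kappa\log n$ for $p$ gives
\[
p^*=p^*_{k,r}(n):=c_{k,r}\left(\frac{\log n}{n^{r-k}}\right)^{\frac1{s-1}},\qquad c_{k,r}:=\bigl(\kappa\,(r-k)!\bigr)^{\frac1{s-1}},
\]
and this function is known to be the sharp threshold for the property that every edge of $G^{(k)}(n,p)$ lies in a clique. For triangles in graphs ($k=2$, $r=3$) we get $s=3$, $\kappa=3/2$ and $p^*=\sqrt{3\log n/(2n)}$. The conjecture that we address, taken from the paper of Joos and Smith \cite{JS}, asserts that a fractional decomposition exists w.h.p.\ as soon as $p\ge(1+\varepsilon)p^*$. It is true.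

\begin{theorem}\label{thm:main}
Let $k\ge2$, $r\ge k+1$, $\varepsilon>0$, and let $p\ge(1+\varepsilon)p^*_{k,r}(n)$. Then w.h.p.\ $G^{(k)}(n,p)$ has a fractional $K_r^{(k)}$-decomposition.
\end{theorem}

The proof gives more: the right-hand side $1$ may be perturbed, and no clique receives a large weight. We also prove the converse statement below the threshold.

\begin{theorem}\label{thm:strong}
Let $k\ge2$, $r\ge k+1$ and $G=G^{(k)}(n,p)$.
\begin{enumerate}
\item[(a)] For each $\varepsilon>0$ there are $\theta,C>0$ depending on $k,r,\varepsilon$ such that, if $p\ge(1+\varepsilon)p^*_{k,r}(n)$, then w.h.p.\ the following holds: for every $g\colon E\to[1-\theta,1+\theta]$ there are weights $0\le w_K\le C/\mu$ on the cliques with $\sum_{K\ni e}w_K=g(e)$ for all $e\in E$.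
\item[(b)] If $0<\varepsilon<1$, $p\le(1-\varepsilon)p^*_{k,r}(n)$ and $n^kp\to\infty$, then w.h.p.\ some edge lies in no clique, so that $G$ has no fractional $K_r^{(k)}$-decomposition.
\end{enumerate}
\end{theorem}

Theorem~\ref{thm:main} is the case $g\equiv1$ of part (a). Two of the restrictions in Theorem~\ref{thm:strong} are easily seen to be needed. In (b), if $n^kp$ stays bounded then $G$ has no edges with probability bounded away from $0$, and the empty $k$-graph is trivially decomposed. In (a), $\theta$ cannot be close to $1$. For triangles, split the vertex set into two halves and let $g=1+\theta$ on the crossing edges and $g=1-\theta$ on the others. A triangle has at most twice as many crossing edges as other edges, and w.h.p.\ there are $(1+o(1))n^2p/4$ edges of each kind, so a solution requires $1+\theta\le2(1-\theta)+o(1)$, which fails for $\theta>1/3$.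

Section~\ref{sec:triangles} explains the method for triangles. Section~\ref{sec:setting} lists five properties of $G$ that hold w.h.p.\ when $p$ is within a constant factor of $p^*$. From these properties, Sections~\ref{sec:l1} and~\ref{sec:construction} deduce Theorems~\ref{thm:main} and~\ref{thm:strong}(a). Sections~\ref{sec:explore}--\ref{sec:spectral} prove the five properties, and Section~\ref{sec:below} proves Theorem~\ref{thm:strong}(b).

\section{The method, for triangles}\label{sec:triangles}

\subsection{Correcting an approximate solution}

The constant weight $1/\mu$ covers the edge $e$ to the extent $d(e)/\mu$. Near the threshold $\mu$ has order $\log n$. If $d(e)$ behaves like a Poisson variable, it deviates from $\mu$ by a factor $1\pm\eta$ with probability $n^{-O(\eta^2)}$, so for small $\eta$ one expects many \emph{atypical} edges, on which the constant weight is wrong by a constant factor. An atypical edge $f$ is repaired by giving the cliques at $f$ the weight $1/d(f)$. This disturbs the other edges only slightly, provided that few of the cliques at any given edge contain another atypical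 edge. The result is a weighting $w^0$ with all weights of order $1/\mu$ whose error $b_e=1-\sum_{K\ni e}w^0_K$ is uniformly small.

It remains to remove the error exactly. We need signed weights $z_K$ with $\sum_{K\ni e}z_K=b_e$ and $|z_K|\le w^0_K$. In a dense graph this can be done locally. In $K_5$ with a distinguished edge $e$, give weight $\frac13$ to the three triangles containing $e$, weight $-\frac16$ to the six triangles with one vertex in $e$, and weight $\frac13$ to the triangle disjoint from $e$; then $e$ receives $1$, an edge meeting $e$ in one vertex receives $\frac13-\frac26=0$, and an edge disjoint from $e$ receives $-\frac26+\frac13=0$. For $p=O(p^*_{2,3})$, however, the expected number of copies of $K_5$ is at most $n^5p^{10}=O(\log^5n)$, so almost no edge lies in one. We obtain $z$ from duality instead. For $y\in\mathbb R^E$ and a clique $K$ put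
\[
y(K):=\sum_{e\in K}y_e .
\]

\begin{lemma}\label{lem:dual}
Let $G$ be a $k$-graph, $\mathcal K'$ a set of cliques of $G$ and $\lambda>0$. Suppose that
\begin{equation}\label{eq:l1abstract}
\sum_{K\in\mathcal K'}|y(K)|\ge\lambda\|y\|_1\qquad\text{for all }y\in\mathbb R^E .
\end{equation}
Then for every $b\in\mathbb R^E$ there is $z\in\mathbb R^{\mathcal K'}$ with $\|z\|_\infty\le\|b\|_\infty/\lambda$ and $\sum_{e\in K\in\mathcal K'}z_K=b_e$ for all $e\in E$.
\end{lemma}

\begin{proof}
Let $\rho=\|b\|_\infty/\lambda$. The set of vectors $\bigl(\sum_{e\in K\in\mathcal K'}z_K\bigr)_{e\in E}$ with $\|z\|_\infty\le\rho$ is compact and convex. If it does not contain $b$, a hyperplane separates it strictly from $b$: there is $y\in\mathbb R^E$ with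
\[
\langle b,y\rangle>\max_{\|z\|_\infty\le\rho}\sum_{K\in\mathcal K'}z_K\,y(K)=\rho\sum_{K\in\mathcal K'}|y(K)|\ge\|b\|_\infty\|y\|_1\ge\langle b,y\rangle ,
\]
a contradiction.
\end{proof}

For two triangles with a common edge, the vector $y$ equal to $2$ on the common edge and $-1$ on the others has $y(K)=0$ for both triangles, so \eqref{eq:l1abstract} fails for every $\lambda>0$. We need \eqref{eq:l1abstract} with $\lambda=c_1\mu$ for a constant $c_1>0$; then a small error $b$ is removed by a small multiple of $1/\mu$. Taking for $y$ the indicator of one edge shows $\lambda\le\min_ed(e)$. So it is not enough that every edge lies in a clique: every edge has to lie in at least $\delta\mu$ cliques for a constant $\delta>0$. This is what the factor $1+\varepsilon$ buys.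

\subsection{Flat vectors}

For the rest of this section let $k=2$, $r=3$, so $\mu=(n-2)p^2$, let $p$ be of order $p^*$, and let $\xi_{xz}$ be the indicator of the edge $xz$. Suppose that $d(e)\ge\delta\mu$ for all edges. Consider first a vector $y$ with entries in $\{-1,0,1\}$. Then $|y(K)|\le3$, hence $|y(K)|\ge y(K)^2/3$, and $\|y\|_1=\|y\|_2^2$. The $\ell^1$-inequality reduces to a quadratic one. Expanding the squares,
\[
\sum_Ky(K)^2=\sum_ed(e)y_e^2+y^TAy ,
\]
where $A(e,f)=1$ if $e\ne f$ lie in a common triangle and $A(e,f)=0$ otherwise. For $e=xz$ and $f=xw$ we have $A(e,f)=\xi_{zw}$, which has mean $p$. Let $\bar A(e,f)=p$ if $|e\cap f|=1$ and $\bar A(e,f)=0$ otherwise. Since every edge has two endpoints,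
\[
y^T\bar Ay=p\sum_x\Bigl(\sum_{e\ni x}y_e\Bigr)^2-2p\|y\|_2^2\ge-2p\|y\|_2^2 .
\]
The matrix $\bar A$ has row sums of order $np\cdot p\approx\mu$, as large as the diagonal term, but it is almost positive semidefinite and does no harm. The fluctuation $N=A-\bar A$, restricted to the edges at a vertex $x$, is the centered adjacency matrix of the graph induced on the neighborhood of $x$, a random graph with about $np$ vertices and average degree about $\mu$. We shall prove $\|N\|=o(\mu)$. It follows that $\sum_K|y(K)|\ge\frac13(\delta-o(1))\mu\|y\|_1$ for flat $y$.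

\subsection{All scales at once}

For general $y\neq0$ we divide by a local scale. Let $\tau_e\ge|y_e|$ be positive numbers and $M_K=\max_{e\in K}\tau_e$. Then $|y(K)|\le3M_K$, and $1/M_K=\int_{M_K}^\infty t^{-2}\,dt$, so
\[
3\sum_K|y(K)|\ge\sum_K\frac{y(K)^2}{M_K}=\int_0^\infty\sum_{K:\,M_K<t}y(K)^2\,\frac{dt}{t^2}.
\]
At level $t$ let $U_t=\{e:\tau_e<t\}$, $H_t=E\setminus U_t$, and let $v_t$ be the restriction of $y$ to $U_t$. The quadratic inequality gives $\sum_Kv_t(K)^2\ge(\delta-o(1))\mu\|v_t\|_2^2$, the \emph{gain}. But the integrand contains only the triangles with all edges in $U_t$. The triangles that join an edge of $U_t$ to an edge of $H_t$ must be subtracted, and this \emph{loss} is at most $3\sum_{e\in U_t}y_e^2\sum_{f\in H_t}A(e,f)$.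

With the naive choice $\tau_e=|y_e|$ the loss can exceed the gain. If $y$ equals $1$ on a random half of the edges and $2$ on the other half, then for $1<t\le2$ about three quarters of the triangles at an edge of $U_t$ meet $H_t$. The remedy is to admit an edge to $U_t$ only when $t$ is much larger than the average of $|y|$ around it, so that $H_t$ is sparse there by Markov's inequality. The global average does not suffice, because the large entries may sit on the edges at one vertex. So let $\Lambda$ be a large constant and
\[
\bar y_\emptyset=\frac{\|y\|_1}{\binom n2p},\qquad \bar y_x=\frac{\sum_{f\ni x}|y_f|}{(n-1)p},\qquad \tau_{xz}=\max\bigl(|y_{xz}|,\ \Lambda\bar y_x,\ \Lambda\bar y_z,\ \Lambda^2\bar y_\emptyset\bigr).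
\]
Let $e=xz\in U_t$, so $\bar y_x<t/\Lambda$ and $\bar y_\emptyset<t/\Lambda^2$. An edge $f=xw$ can lie in $H_t$ for two reasons.
\begin{itemize}
\item $|y_f|\ge t$. There are at most $(n-1)p\,\bar y_x/t<np/\Lambda$ such edges at $x$.
\item The vertex $w$ is \emph{heavy}: $\Lambda\bar y_w\ge t$. Since $\sum_w\bar y_w=2\|y\|_1/((n-1)p)=n\bar y_\emptyset$, the set $W$ of heavy vertices has size at most $(\Lambda/t)\,n\bar y_\emptyset<n/\Lambda$. This is why the power of $\Lambda$ grows as the averaging set grows.
\end{itemize}
A vertex $x$ should have about $p|W|<np/\Lambda$ neighbors in $W$. For a single $x$ this can fail, since $W$ depends on $y$ and may consist of neighbors of $x$; but it holds on average over $x$, up to an error controlled by the norm of the centered adjacency matrix $(\xi_{xw}-p)$ of $G$. This is the second spectral estimate. Each $f\in H_t$ meeting $e$ contributes $\bar A(e,f)=p$, so the main part of the loss is $O(np^2/\Lambda)\|v_t\|_2^2=O(\mu/\Lambda)\|v_t\|_2^2$, which is below the gain once $\Lambda$ is large compared with $1/\delta$. The spectral errors have the form $o(\mu)\,t^2|H_t|$,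 and they integrate to $o(\mu)\sum_e\tau_e$. Finally, $\sum_e\tau_e=O(\Lambda^2)\|y\|_1$ if all degrees are at most $2np$, and $\int_0^\infty\|v_t\|_2^2t^{-2}dt=\sum_ey_e^2/\tau_e\ge\|y\|_1^2/\sum_e\tau_e$. So inflating $|y_e|$ to $\tau_e$ costs only a constant factor. Section~\ref{sec:l1} carries this out for all $k$ and $r$, with one average for each subset of an edge.

\section{Setting and the five properties}\label{sec:setting}

\subsection{Notation and the main range}

From now on $G=G^{(k)}(n,p)$ on a vertex set $V$ of size $n$, and $\xi_h$ is the indicator of the event $h\in E$ for a $k$-set $h$. For $I\subset V$ with $|I|\le k-1$ let $\deg(I)$ be the number of edges containing $I$. Put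
\[
\hat\mu:=n^{r-k}p^{s-1},\qquad D_i:=\binom{n-i}{k-i}p\quad(0\le i\le k-1),\qquad D_k:=1 .
\]
Thus $D_i$ is the expected degree of an $i$-set, and for large $n$
\begin{equation}\label{eq:Di}
\frac{n^{k-i}p}{2\,k!}\le D_i\le n^{k-i}p\qquad(0\le i\le k-1).
\end{equation}
Norms of vectors without a subscript are Euclidean, and norms of matrices are $\ell^2$-operator norms. We use that the norm of a symmetric matrix is at most the largest row sum of the absolute values of its entries.

In Theorems~\ref{thm:main} and~\ref{thm:strong}(a) we may assume $\varepsilon\le1$, because the hypothesis with $\varepsilon>1$ implies the hypothesis with $\varepsilon=1$. Let $C_*:=2+2(k+2)/\kappa$. The \emph{main range} is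
\begin{equation}\label{eq:range}
(1+\varepsilon)p^*\le p\le2C_*p^* .
\end{equation}
Larger $p$ will be reduced to the upper part $p\ge C_*p^*$ of this range by splitting $G$ at random, and $C_*$ is chosen so that the failure probability there is small enough for a union bound. In Sections~\ref{sec:setting}--\ref{sec:spectral}, unless we say otherwise, $p$ is in the main range, $n$ is large, and all $o(\cdot)$ and $O(\cdot)$ terms are uniform over the range. The constants $C_0,C_1,\dots$ depend only on $k$ and $r$. By the definition of $p^*$ we have $\mu=(1+o(1))(p/p^*)^{s-1}\kappa\log n$ uniformly in $p$, so in the main range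
\begin{equation}\label{eq:mu}
\kappa\log n\le\mu\le C_0\log n,\qquad \mu\le\hat\mu\le C_1\mu .
\end{equation}

\begin{lemma}\label{lem:num}
\begin{enumerate}
\item[(a)] $\frac{r-k}{s-1}\le\frac1k\le\frac12$. Hence $\kappa>0$ and $p^*\ge n^{-1/2}$ for large $n$, and in the main range $np\ge n^{1/2}$ and $n^kp=n^{\kappa+o(1)}$.
\item[(b)] There is $\gamma=\gamma(k,r)\in(0,1)$ such that for large $n$ and all $p\le2C_*p^*$,
\[
p\le n^{-\gamma}\qquad\text{and}\qquad n^{r-u}p^{\,s-\binom uk}\le n^{-\gamma}\quad\text{for }k<u<r .
\]
\end{enumerate}
\end{lemma}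

\begin{proof}
Let $a_x=\binom{x+1}k-\binom xk=\binom x{k-1}$. Then $s-1=\sum_{x=k}^{r-1}a_x\ge k(r-k)$, which gives the first claim of (a); the others follow from $p^*=c_{k,r}(\log n)^{1/(s-1)}n^{-\sigma}$ with $\sigma:=\frac{r-k}{s-1}$. For (b), note that $a_{x+1}-a_x=\binom x{k-2}\ge1$ for $x\ge k$, because $k\ge2$. So for $k<u<r$ the average of $a_u,\dots,a_{r-1}$ is strictly larger than the average of $a_k,\dots,a_{r-1}$, that is,
\[
\frac{s-\binom uk}{r-u}>\frac{s-1}{r-k},\qquad\text{or}\qquad \sigma\Bigl(s-\binom uk\Bigr)-(r-u)>0 .
\]
Since $p\le n^{-\sigma+o(1)}$, any positive $\gamma$ smaller than $\sigma$ and than these finitely many positive numbers will do.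
\end{proof}

Part (b) governs the local structure of $G$. A clique attached to a given structure along one edge, with $r-k$ new vertices, can be found in about $\mu$ ways. A clique attached along $u>k$ given vertices is expected only $n^{-\gamma}$ times, even if all $\binom uk$ edges among these vertices are already present.

\subsection{Two families of matrices}

For distinct $e,f\in E$ let $A(e,f)$ be the number of cliques containing both $e$ and $f$, and let $A(e,e)=0$. If $|e\cap f|=j$, then $e\cup f$ lies in $\binom{n-2k+j}{r-2k+j}$ sets of size $r$, each of which is a clique with probability $p^{s-2}$ given $e,f\in E$. Accordingly put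
\[
\alpha_j:=p^{s-2}\binom{n-2k+j}{r-2k+j}\quad(0\le j\le k-1),\qquad \bar A(e,f):=\alpha_{|e\cap f|}\ (e\ne f),\qquad\bar A(e,e):=0,
\]
with $\alpha_j=0$ if $r<2k-j$, and let $N:=A-\bar A$. All three matrices are indexed by $E$.

For $1\le i,i'\le k-1$ with $i+i'\ge k$ let $R_{i,i'}$ be the matrix with rows indexed by the $i$-subsets $I$ and columns indexed by the $i'$-subsets $I'$ of $V$, and entries
\[
R_{i,i'}(I,I')=\begin{cases}\xi_{I\cup I'}-p&\text{if }|I\cup I'|=k,\\0&\text{otherwise.}\end{cases}
\]
For $k=2$ the only such matrix is $R_{1,1}$, the centered adjacency matrix of $G$.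

\subsection{The properties}

The function $1-\delta+\delta\log\delta$ tends to $1$ as $\delta\to0$. Fix $\delta=\delta(\varepsilon)\in(0,1)$ with
\begin{equation}\label{eq:delta}
1-\delta+\delta\log\delta\ge\frac1{1+\varepsilon}.
\end{equation}

\begin{proposition}\label{prop:typical}
There are constants $C_2\ge1$, $C_3$, $C_4$ such that for all fixed $\eta,\zeta\in(0,1)$ and $p$ in the main range the following properties hold w.h.p., and with probability $1-O(n^{-2})$ if $p\ge C_*p^*$. Call an edge $f$ \emph{atypical} if $|d(f)-\mu|>\eta\mu$ and \emph{typical} otherwise.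
\begin{enumerate}
\item[(P1)] $\deg(I)\le2D_{|I|}$ for all $I\subset V$ with $|I|\le k-1$.
\item[(P2)] $\delta\mu\le d(e)\le C_2\mu$ for all $e\in E$.
\item[(P3)] Every $e\in E$ lies in at most $\zeta\mu$ cliques that contain an atypical edge different from $e$.
\item[(P4)] $\|N\|\le C_3\mu^{3/4}$.
\item[(P5)] $\|R_{i,i'}\|\le C_4\sqrt{p\,n^{k-\min(i,i')}\log n}$ for all $1\le i,i'\le k-1$ with $i+i'\ge k$.
\end{enumerate}
\end{proposition}

Properties (P1)--(P3) are proved in Section~\ref{sec:degrees}, and (P4), (P5) in Section~\ref{sec:spectral}. The lower bound in (P2) is the property that needs the factor $1+\varepsilon$, and it is the only one whose failure probability is not $O(n^{-2})$ throughout the main range.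

\section{The $\ell^1$-inequality}\label{sec:l1}

We first generalize the identity for $y^T\bar Ay$ from Section~\ref{sec:triangles}. The matrices $\bigl(\binom{|e\cap f|}i\bigr)_{e,f}$ are positive semidefinite, and off the diagonal $\bar A$ is a nonnegative combination of them, because $\alpha_j$ grows quickly with $j$.

\begin{lemma}\label{lem:psd}
For all $v\in\mathbb R^E$ we have $v^T\bar Av\ge-2^k\alpha_{k-1}\|v\|^2$, and $\alpha_{k-1}\le\hat\mu/(np)=o(\mu)$. Moreover $\alpha_iD_i\le C_1\mu$ for $0\le i\le k-1$.
\end{lemma}

\begin{proof}
Define $\beta_0,\dots,\beta_{k-1}$ recursively by $\sum_{i\le j}\beta_i\binom ji=\alpha_j$ for $0\le j\le k-1$. We claim that $0\le\beta_j\le\alpha_j$. Let $j_0=\max(0,2k-r)\le k-1$. For $j<j_0$ we have $\alpha_j=0$, so $\beta_j=\alpha_j$ for $j\le j_0$. For $j>j_0$ we have $\alpha_j/\alpha_{j-1}=\frac{n-2k+j}{r-2k+j}\ge\frac{n-2k}r\ge2^k$. In particular $\alpha_j$ is nondecreasing, and by induction $0\le\sum_{i<j}\beta_i\binom ji\le2^k\alpha_{j-1}\le\alpha_j$, which proves the claim for $j$. Since $\binom{|e\cap f|}i$ counts the $i$-sets contained in both $e$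 and $f$,
\[
\sum_{e,f\in E}v_ev_f\sum_{i<k}\beta_i\binom{|e\cap f|}i=\sum_{i<k}\beta_i\sum_{|I|=i}\Bigl(\sum_{e\supset I}v_e\Bigr)^2\ge0 .
\]
On the left, the terms with $e\ne f$ sum to $v^T\bar Av$, and the terms with $e=f$ sum to $\sum_{i<k}\beta_i\binom ki\|v\|^2\le2^k\alpha_{k-1}\|v\|^2$. The remaining bounds follow from $\alpha_i\le p^{s-2}n^{r-2k+i}$, $D_i\le n^{k-i}p$, \eqref{eq:mu} and $np\ge n^{1/2}$.
\end{proof}

The construction in Section~\ref{sec:construction} discards a few cliques at each edge, so we prove the inequality for a subfamily $\mathcal K'$.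

\begin{proposition}\label{prop:l1}
There is $c_1>0$ depending only on $k,r,\delta$ such that for large $n$ the following holds whenever \textup{(P1)}, \textup{(P4)} and \textup{(P5)} hold. Let $\mathcal K'$ be a set of cliques such that every edge lies in at least $\frac{3\delta}4\mu$ members of $\mathcal K'$ and in at most $\frac\delta{4s}\mu$ cliques outside $\mathcal K'$. Then
\[
\sum_{K\in\mathcal K'}|y(K)|\ge c_1\mu\|y\|_1\qquad\text{for all }y\in\mathbb R^E .
\]
\end{proposition}

\begin{proof}
Let $y\ne0$, and let $\Lambda\ge1$ be a constant to be chosen in terms of $k,r,\delta$. In this proof $C$ denotes a constant depending only on $k,r$, whose value may change, and the $o(\cdot)$ terms depend only on $n$, not on $G$, $\mathcal K'$, $y$ or the level $t$.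

\medskip\noindent\emph{Step 1: the scale.} For a set $I$ with $|I|\le k-1$, or $I\in E$, let
\[
\bar y_I:=\frac1{D_{|I|}}\sum_{f\in E,\ f\supseteq I}|y_f|,\qquad\text{and let}\qquad \tau_e:=\max_{I\subseteq e}\Lambda^{k-|I|}\bar y_I\quad(e\in E).
\]
Since $\bar y_e=|y_e|$ and $\bar y_\emptyset>0$, we have $\tau_e\ge|y_e|$ and $\tau_e>0$. Every edge has $\binom ki$ subsets of size $i$, so
\begin{equation}\label{eq:avgsum}
D_i\sum_{|I|=i}\bar y_I=\binom ki\|y\|_1 .
\end{equation}
Bounding the maximum by the sum and using (P1), with $\deg(I):=1$ for $I\in E$,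
\begin{equation}\label{eq:tausum}
\sum_e\tau_e\le\sum_{i=0}^k\Lambda^{k-i}\sum_{|I|=i}\deg(I)\,\bar y_I\le2\sum_{i=0}^k\Lambda^{k-i}\binom ki\|y\|_1=2(\Lambda+1)^k\|y\|_1 .
\end{equation}
Let $\Psi:=\sum_ey_e^2/\tau_e$. The Cauchy--Schwarz inequality gives $\|y\|_1^2\le\Psi\sum_e\tau_e$, hence
\begin{equation}\label{eq:Psi}
\|y\|_1\le2(\Lambda+1)^k\Psi .
\end{equation}

\medskip\noindent\emph{Step 2: levels.} For $t>0$ let $U_t=\{e\in E:\tau_e<t\}$ and $H_t=E\setminus U_t$. Let $v_t\in\mathbb R^E$ agree with $y$ on $U_t$ and vanish on $H_t$, and let $\psi_t$ be the entrywise square of $v_t$, so that $\|\psi_t\|_1=\|v_t\|^2$. For a clique $K$ put $M_K=\max_{e\in K}\tau_e$. Then $|y(K)|\le sM_K$, and all edges of $K$ lie in $U_t$ (we write $K\subset U_t$) if and only if $t>M_K$. Therefore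
\begin{equation}\label{eq:layer}
s\sum_{K\in\mathcal K'}|y(K)|\ge\sum_{K\in\mathcal K'}\frac{y(K)^2}{M_K}=\int_0^\infty\sum_{K\in\mathcal K',\,K\subset U_t}y(K)^2\,\frac{dt}{t^2}.
\end{equation}
For $K\subset U_t$ we have $y(K)=v_t(K)$. For $K\not\subset U_t$ we use $v_t(K)^2\le s\sum_{e\in K\cap U_t}y_e^2$, and an edge $e\in U_t$ lies in at most $\sum_{f\in H_t}A(e,f)$ cliques $K\not\subset U_t$. Hence, with $\mathbf 1_{H_t}$ the indicator vector of $H_t$,
\begin{equation}\label{eq:gainloss}
\sum_{K\in\mathcal K',\,K\subset U_t}y(K)^2\ge\sum_{K\in\mathcal K'}v_t(K)^2-s\,\psi_t^TA\mathbf 1_{H_t}.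
\end{equation}

\medskip\noindent\emph{Step 3: the gain.} Let $A''(e,f)$ count the cliques outside $\mathcal K'$ containing $e\neq f$. Its row sums are at most $(s-1)\frac\delta{4s}\mu$, so $\|A''\|\le\frac\delta4\mu$. Expanding the squares and using Lemma~\ref{lem:psd} and (P4),
\begin{equation}\label{eq:gain}
\sum_{K\in\mathcal K'}v_t(K)^2\ge\frac{3\delta}4\mu\|v_t\|^2+v_t^T(\bar A+N-A'')v_t\ge\Bigl(\frac\delta2-o(1)\Bigr)\mu\|v_t\|^2 .
\end{equation}

\medskip\noindent\emph{Step 4: the loss, first reductions.} Write $A=\bar A+N$. As $|y_e|<t$ on $U_t$, we have $\|\psi_t\|\le t\|v_t\|$, so by (P4)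
\begin{equation}\label{eq:lossN}
\psi_t^TN\mathbf 1_{H_t}\le\|N\|\cdot\|v_t\|\cdot t|H_t|^{1/2}\le o(\mu)\bigl(\|v_t\|^2+t^2|H_t|\bigr).
\end{equation}
For the $\bar A$-part we group the edges $f\in H_t$ by $I=e\cap f\subsetneq e$:
\begin{equation}\label{eq:lossA}
\psi_t^T\bar A\mathbf 1_{H_t}\le\sum_{e\in U_t}y_e^2\sum_{I\subsetneq e}\alpha_{|I|}\,\bigl|\{f\in H_t:f\supset I\}\bigr| .
\end{equation}
By Lemma~\ref{lem:psd}, $\alpha_iD_i\le C_1\mu$. So the task is to show that only a fraction $O(1/\Lambda)$ of the roughly $D_{|I|}$ edges at $I$ lie in $H_t$.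

Call a set $I'$ of size $i'\le k$ (an edge, if $i'=k$) \emph{heavy} if $\Lambda^{k-i'}\bar y_{I'}\ge t$, and let $\mathcal H_{i'}(t)$ be the family of heavy $i'$-sets. An edge lies in $H_t$ if and only if it contains a heavy set. In particular no subset $J$ of an edge $e\in U_t$ is heavy, that is, $\bar y_J<t\Lambda^{-(k-|J|)}$. For such $J$ with $|J|=j<i'\le k-1$, Markov's inequality bounds the number of heavy $i'$-sets above $J$. An edge $f\supset J$ contains $\binom{k-j}{i'-j}$ sets $I'\supset J$ of size $i'$, so
\begin{equation}\label{eq:heavy}
\bigl|\{I'\in\mathcal H_{i'}(t):I'\supset J\}\bigr|\le\frac{\Lambda^{k-i'}}t\sum_{I'\supset J,\,|I'|=i'}\bar y_{I'}=\frac{\Lambda^{k-i'}}t\binom{k-j}{i'-j}\frac{D_j}{D_{i'}}\bar y_J\le\frac{2^k}{\Lambda}\cdot\frac{D_j}{D_{i'}} .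
\end{equation}

\medskip\noindent\emph{Step 5: three kinds of edges in $H_t$.} Fix $e\in U_t$ and $I\subsetneq e$ with $|I|=i$. For each $f\in H_t$ with $f\supset I$ choose a heavy set $I'\subseteq f$, and let $i'=|I'|$, $J=I\cap I'$, $j=|J|$. Since $I$ has no heavy subset, $j<i'$. There are three cases.

\emph{(A) $i'=k$.} Then $I'=f$ and $|y_f|\ge t$. The number of such $f\supset I$ is at most $D_i\bar y_I/t<\Lambda^{-(k-i)}D_i\le D_i/\Lambda$.

\emph{(B) $i'<k$ and $|I\cup I'|<k$.} There are at most $k2^k$ choices for $i'$ and $J$, then at most $2^k\Lambda^{-1}D_j/D_{i'}$ choices for $I'$ by \eqref{eq:heavy}, then at most $2D_{i+i'-j}$ choices for $f\supset I\cup I'$ by (P1). By \eqref{eq:Di}, $D_jD_{i+i'-j}/D_{i'}\le2\,k!\,n^{k-i}p\le(2\,k!)^2D_i$. So there are at most $CD_i/\Lambda$ such $f$.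

\emph{(C) $i'<k$ and $|I\cup I'|=k$.} Then $f=I\cup I'$, and $1\le i,i'\le k-1$, $i+i'\ge k$, $j=i+i'-k$. Here no degree bound is left to apply: we must count the heavy sets $I'$ for which the single $k$-set $I\cup I'$ is an edge.

The edges $f$ of cases (A) and (B) contribute at most $C\Lambda^{-1}\mu\|v_t\|^2$ to \eqref{eq:lossA}. For case (C) we sum over $e$ first. Let $\rho_I:=\sum_{e\in U_t,\,e\supset I}y_e^2$, and let $\rho^{(i)}$ be the vector $(\rho_I)_{|I|=i}$, so $\|\rho^{(i)}\|_1\le2^k\|v_t\|^2$. Writing $\xi=p+(\xi-p)$, the contribution of case (C) to \eqref{eq:lossA} is at most the sum over the pairs $(i,i')$ of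
\begin{equation}\label{eq:caseC}
\alpha_i\,p\sum_{|I|=i}\rho_I\,\bigl|\{I'\in\mathcal H_{i'}(t):|I\cap I'|=j\}\bigr|\;+\;\alpha_i\,(\rho^{(i)})^TR_{i,i'}\mathbf 1_{\mathcal H_{i'}(t)} .
\end{equation}
If $\rho_I>0$ then $I$ is contained in an edge of $U_t$. So \eqref{eq:heavy} applies to each $j$-subset of $I$, and the cardinality in the first term is at most $4^k\Lambda^{-1}D_j/D_{i'}\le C\Lambda^{-1}n^{i'-j}$. As $p\,n^{i'-j}=p\,n^{k-i}\le2\,k!\,D_i$, the first term of \eqref{eq:caseC} is at most $C\Lambda^{-1}\mu\|v_t\|^2$. For the second term, $\rho_I>0$ implies $\rho_I\le t\sum_{f\supset I}|y_f|=tD_i\bar y_I\le t^2D_i$, hence $\|\rho^{(i)}\|^2\le t^2D_i\,2^k\|v_t\|^2$. With $\alpha_i\le C_1\mu/D_i$ the second term is at most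
\[
C\mu\,\frac{\|R_{i,i'}\|}{\sqrt{D_iD_{i'}}}\cdot\|v_t\|\cdot t\sqrt{D_{i'}|\mathcal H_{i'}(t)|}\le o(\mu)\bigl(\|v_t\|^2+t^2D_{i'}|\mathcal H_{i'}(t)|\bigr),
\]
because (P5) and \eqref{eq:Di} give
\[
\frac{\|R_{i,i'}\|^2}{D_iD_{i'}}\le C\,\frac{p\,n^{k-\min(i,i')}\log n}{p^2n^{2k-i-i'}}=\frac{C\log n}{p\,n^{k-\max(i,i')}}\le\frac{C\log n}{np}\to0 .
\]
Together with \eqref{eq:lossN}, we obtain a constant $C_5$ such that for all $t>0$
\begin{equation}\label{eq:loss}
\psi_t^TA\mathbf 1_{H_t}\le\Bigl(\frac{C_5}\Lambda+o(1)\Bigr)\mu\|v_t\|^2+o(\mu)\,t^2\Bigl(|H_t|+\sum_{i'=1}^{k-1}D_{i'}|\mathcal H_{i'}(t)|\Bigr).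
\end{equation}

\medskip\noindent\emph{Step 6: integration.} An edge $e$ is in $U_t$ for $t>\tau_e$ and in $H_t$ for $t\le\tau_e$, and an $i'$-set $I'$ is heavy for $t\le\Lambda^{k-i'}\bar y_{I'}$. So, by \eqref{eq:tausum} and \eqref{eq:avgsum},
\[
\int_0^\infty\|v_t\|^2\frac{dt}{t^2}=\Psi,\qquad\int_0^\infty|H_t|\,dt\le2(\Lambda+1)^k\|y\|_1,\qquad\int_0^\infty D_{i'}|\mathcal H_{i'}(t)|\,dt=\Lambda^{k-i'}\binom k{i'}\|y\|_1 .
\]
Choose $\Lambda:=\max(1,8sC_5/\delta)$, so that $sC_5/\Lambda\le\delta/8$. Inserting \eqref{eq:gainloss}, \eqref{eq:gain} and \eqref{eq:loss} into \eqref{eq:layer} and using \eqref{eq:Psi} twice, we get for large $n$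
\[
s\sum_{K\in\mathcal K'}|y(K)|\ge\Bigl(\frac\delta2-\frac\delta8-o(1)\Bigr)\mu\Psi-o(\mu)(\Lambda+1)^k\|y\|_1\ge\frac\delta8\mu\Psi\ge\frac\delta{16(\Lambda+1)^k}\,\mu\|y\|_1 .
\]
Thus $c_1=\delta/(16s(\Lambda+1)^k)$ works.
\end{proof}

\section{Proof of Theorems~\ref{thm:main} and~\ref{thm:strong}(a)}\label{sec:construction}

\subsection{The main range}

\begin{proposition}\label{prop:mainrange}
There is $\theta>0$ depending on $k,r,\varepsilon$ such that for $p$ in the main range the following holds w.h.p., and with probability at least $1-n^{-1}$ if $p\ge C_*p^*$: for every $g\colon E\to[1-\theta,1+\theta]$ there are weights $0\le w_K\le3/(\delta\mu)$ with $\sum_{K\ni e}w_K=g(e)$ for all $e\in E$.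
\end{proposition}

\begin{proof}
The constants $C_2$ and $c_1$ do not depend on $\eta$ and $\zeta$. So we can choose $\theta>0$, $\eta\in(0,1)$ and $\zeta\in(0,\frac\delta{4s}]$ with
\[
\theta+\eta+\zeta+\frac{2\zeta}\delta\le\frac{c_1}{C_2}.
\]
Assume (P1)--(P5) for these $\eta,\zeta$; by Proposition~\ref{prop:typical} they hold with the required probability. Fix $g$.

A clique with two atypical edges would receive two conflicting instructions, so we discard it. Let $\mathcal K'$ be the set of cliques with at most one atypical edge, and $d'(e)$ the number of members of $\mathcal K'$ at $e$. A clique at $e$ outside $\mathcal K'$ contains an atypical edge other than $e$, so by (P3) there are at most $\zeta\mu\le\frac\delta{4s}\mu$ of them, and (P2) gives $\frac{3\delta}4\mu\le d'(e)\le C_2\mu$. Hence Proposition~\ref{prop:l1} applies to $\mathcal K'$. For $K\in\mathcal K'$ put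
\[
w^0_K=\begin{cases}1/\mu&\text{if $K$ has no atypical edge},\\1/d'(f)&\text{if $f$ is the unique atypical edge of $K$.}\end{cases}
\]
Then $\frac1{C_2\mu}\le w^0_K\le\frac2{\delta\mu}$. Let $b_e=g(e)-\sum_{e\in K\in\mathcal K'}w^0_K$. If $e$ is atypical, it is the unique atypical edge of each member of $\mathcal K'$ containing it, so the sum equals $1$ and $|b_e|\le\theta$. If $e$ is typical, then by (P3) the number of cliques at $e$ without atypical edges is between $(1-\eta-\zeta)\mu$ and $(1+\eta)\mu$, and each has weight $1/\mu$; the other members of $\mathcal K'$ at $e$, at most $\zeta\mu$ in number, contribute between $0$ and $2\zeta/\delta$. In both cases $|b_e|\le c_1/C_2$.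

Lemma~\ref{lem:dual} with $\lambda=c_1\mu$ gives $z\in\mathbb R^{\mathcal K'}$ with $|z_K|\le\frac1{C_2\mu}\le w^0_K$ and $\sum_{e\in K\in\mathcal K'}z_K=b_e$ for all $e$. The weights $w=w^0+z$ on $\mathcal K'$ and $w=0$ elsewhere are nonnegative, at most $\frac2{\delta\mu}+\frac1{C_2\mu}\le\frac3{\delta\mu}$, and realize $g$.
\end{proof}

\subsection{Larger $p$}

Having a fractional decomposition is not a monotone property, since a new edge is a new constraint. But decompositions of edge-disjoint $k$-graphs add up, so we split $G$ into random pieces that lie in the main range.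

Let $2C_*p^*<p\le1$ and $q=\lfloor p/(C_*p^*)\rfloor\ge2$. Then $C_*p^*\le p/q<(1+\frac1q)C_*p^*<2C_*p^*$, so $p/q$ is in the main range (as $C_*\ge2\ge1+\varepsilon$), and $q\le1/p^*\le n^{1/2}$ by Lemma~\ref{lem:num}(a). Color each edge of $G$ independently and uniformly with one of $q$ colors. Each color class $G_i$ is distributed as $G^{(k)}(n,p/q)$. Call the coloring \emph{good} if every $G_i$ satisfies the conclusion of Proposition~\ref{prop:mainrange}. By the union bound the coloring fails to be good with probability at most $qn^{-1}\le n^{-1/2}$, over $G$ and the coloring. By Markov's inequality, with probability at least $1-2n^{-1/2}$ over $G$, a random coloring is good with conditional probability at least $\frac12$. Fix such a $G$ and a function $g\colon E\to[1-\theta,1+\theta]$.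

For a good coloring, apply Proposition~\ref{prop:mainrange} to each $G_i$ and the restriction of $g$ to $E(G_i)$. A clique of $G_i$ contains only edges of $G_i$, so together these weights form a weighting $w^{\mathrm{col}}$ of the cliques of $G$ that realizes $g$, vanishes on cliques that are not monochromatic, and is at most $3/(\delta\mu(p/q))$. For Theorem~\ref{thm:main} one good coloring is enough. To spread the weights, let $w$ be the average of $w^{\mathrm{col}}$ over all good colorings of $G$. It realizes $g$. A fixed clique is monochromatic with probability $q^{-(s-1)}$, and $\mu(p/q)=q^{-(s-1)}\mu(p)$, so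
\[
w_K\le\frac3{\delta\mu(p/q)}\cdot\frac{\mathbb P(K\text{ monochromatic})}{\mathbb P(\text{good}\mid G)}\le\frac{6\,q^{-(s-1)}}{\delta\mu(p/q)}=\frac6{\delta\mu(p)} .
\]
All probability estimates are uniform in $p$, so they cover every sequence $p=p(n)\ge(1+\varepsilon)p^*$. This proves Theorem~\ref{thm:strong}(a) with $C=6/\delta$, and Theorem~\ref{thm:main}, assuming Proposition~\ref{prop:typical}.

\section{Explorations and local structure}\label{sec:explore}

\subsection{Probabilistic tools}

We use the following standard facts. \emph{Chernoff's bound:} a binomial variable $X$ with mean $\lambda$ satisfies $\mathbb P(X\ge2\lambda)\le\exp(-\lambda/3)$. \emph{Harris' inequality:} decreasing events determined by independent indicators are positively correlated.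

\emph{Janson's inequality} \cite[Theorems 2.14 and 2.18]{JLR}. Let $(\xi_h)$ be independent indicators, let $S$ run over a family of sets of indices, $I_S=\prod_{h\in S}\xi_h$, $X=\sum_SI_S$ and $\lambda=\mathbb EX$. Let $\bar\Delta=\sum\mathbb E[I_SI_{S'}]$ over ordered pairs with $S\cap S'\ne\emptyset$, including $S=S'$, let $\Delta=\bar\Delta-\lambda$, and let $\varphi(x)=(1+x)\log(1+x)-x$. Then for $0\le t\le\lambda$
\begin{equation}\label{eq:janson}
\mathbb P(X\le\lambda-t)\le\exp\Bigl(-\frac{\varphi(-t/\lambda)\lambda^2}{\bar\Delta}\Bigr)\le\exp\Bigl(-\frac{t^2}{2\bar\Delta}\Bigr),\qquad\mathbb P(X=0)\le\exp\Bigl(-\lambda+\frac\Delta2\Bigr).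
\end{equation}

\emph{The matrix Bernstein inequality} \cite[Theorem 1.6]{Tropp}. Let $X_f$ be independent centered random $d_1\times d_2$ matrices with $\|X_f\|\le M$, and $\sigma^2=\max\bigl(\|\sum_f\mathbb EX_fX_f^T\|,\|\sum_f\mathbb EX_f^TX_f\|\bigr)$. Then
\begin{equation}\label{eq:bernstein}
\mathbb P\Bigl(\Bigl\|\sum_fX_f\Bigr\|\ge t\Bigr)\le(d_1+d_2)\exp\Bigl(-\frac{t^2/2}{\sigma^2+Mt/3}\Bigr).
\end{equation}

Janson's inequality bounds lower tails only. For upper tails we reduce to disjoint structures and use a first-moment bound.

\begin{lemma}\label{lem:disjoint}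
In the setting of Janson's inequality call $S$ \emph{present} if $I_S=1$, and let $\lambda'\ge\lambda$. The expected number of unordered families of $y$ pairwise disjoint present sets is at most $\lambda'^{\,y}/y!$. For integers $0\le y\le x$, the probability that there are $x$ pairwise disjoint present sets is at most $\prod_{i=0}^{y-1}\frac{\lambda'}{x-i}$.
\end{lemma}

\begin{proof}
Disjoint sets are present independently, and the sum over unordered families of $\prod_S\mathbb EI_S$ is at most $(\sum_S\mathbb EI_S)^y/y!$. A family of size $x$ contains $\binom xy$ families of size $y$, so by Markov's inequality the probability is at most $\lambda'^{\,y}/(y!\binom xy)$.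
\end{proof}

\subsection{Explorations}

The local properties (P2), (P3) and the trace computation behind (P4) all count configurations that grow clique by clique from one edge. The following notion is purely combinatorial and makes no reference to $G$.

An \emph{exploration} starts from a $k$-set $e_0$, with $\mathcal V_0=e_0$ and $\mathcal E_0=\{e_0\}$, and takes $r$-sets $Q_1,Q_2,\dots$, the \emph{steps}, where $Q_i$ contains a member of $\mathcal E_{i-1}$. We set $\mathcal V_i=\mathcal V_{i-1}\cup Q_i$ and $\mathcal E_i=\mathcal E_{i-1}\cup\binom{Q_i}k$. At step $i$ the elements of $\mathcal V_{i-1}$ and $\mathcal E_{i-1}$ are \emph{old}. The step $Q_i$ is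
\begin{itemize}
\item \emph{fresh} if $|Q_i\cap\mathcal V_{i-1}|=k$; then $Q_i\cap\mathcal V_{i-1}$ is the unique member of $\mathcal E_{i-1}$ inside $Q_i$;
\item \emph{completed} if all $k$-subsets of $Q_i$ are in $\mathcal E_{i-1}$;
\item \emph{anomalous} otherwise; then $Q_i$ has at least $k+1$ old vertices and at least one new $k$-subset.
\end{itemize}
A \emph{clique of $\mathcal E_i$} is an $r$-set with all $k$-subsets in $\mathcal E_i$. For example, let $k=2$, $r=3$, $e_0=12$. The steps $123$ and $234$ are fresh. Then $124$ is anomalous: its vertices are old and the pair $14$ is new. After it $134$ is completed. So an anomalous step can create cliques other than itself, and these can later be visited at no cost in probability. Lemma~\ref{lem:few} bounds their number.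

The \emph{weight} of $Q_i$ is $p^{|\mathcal E_i\setminus\mathcal E_{i-1}|}$. The probability that $\mathcal E_i\subset E$ is $p^{|\mathcal E_i|}$, which is $p$ times the product of the weights of the first $i$ steps. To bound a sum of such products over a class of explorations we sum over the last step first: if for every admitted history the admitted choices of $Q_i$ have total weight at most $b_i$, the sum for fixed $e_0$ is at most $\prod_ib_i$.

\begin{lemma}\label{lem:weights}
Given the first $i-1$ steps, with $|\mathcal V_{i-1}|\le\nu$: the fresh steps containing a given member of $\mathcal E_{i-1}$ have total weight at most $\hat\mu$; there are at most $\nu^r$ completed steps; and the anomalous steps have total weight at most $r\nu^rn^{-\gamma}$.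
\end{lemma}

\begin{proof}
There are at most $n^{r-k}$ such fresh steps, each of weight $p^{s-1}$. A completed step is a subset of $\mathcal V_{i-1}$. There are at most $\nu^un^{r-u}$ anomalous steps with $u$ old vertices, $k<u\le r$. For $u<r$ at most $\binom uk$ of their $k$-subsets are old, so each has weight at most $p^{s-\binom uk}$; for $u=r$ each has weight at most $p$. Apply Lemma~\ref{lem:num}(b) and sum over $u$.
\end{proof}

\begin{lemma}\label{lem:few}
\begin{enumerate}
\item[(i)] If $Q_i$ is fresh, then every clique of $\mathcal E_i$ containing a vertex of $Q_i\setminus\mathcal V_{i-1}$ equals $Q_i$, and $Q_i$ is the only clique of $\mathcal E_i$ that is not a clique of $\mathcal E_{i-1}$.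
\item[(ii)] After an exploration with $\omega$ anomalous steps and final edge set $\mathcal E$, the number of cliques of $\mathcal E$ that are not fresh steps is at most $F(\omega):=\omega\,s\,2^r(1+kr+r\omega)^r$. In particular $F(0)=0$.
\end{enumerate}
The bound does not depend on the number of fresh steps.
\end{lemma}

\begin{proof}
(i) Let $w\in Q_i\setminus\mathcal V_{i-1}$. Every member of $\mathcal E_i$ containing $w$ is new and so lies in $Q_i$. If $K\ni w$ is a clique of $\mathcal E_i$, each vertex of $K$ lies with $w$ in a $k$-subset of $K$, because $k\ge2$; hence $K\subset Q_i$ and $K=Q_i$. A clique of $\mathcal E_i$ that is not a clique of $\mathcal E_{i-1}$ contains a new $k$-set, and every new $k$-set contains a vertex of $Q_i\setminus\mathcal V_{i-1}$.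

(ii) Say that a clique of $\mathcal E$ is \emph{created} at the first step $i$ for which it is a clique of $\mathcal E_i$; note that $\mathcal E_0$ has no clique. A fresh step creates only itself by (i), and a completed step creates nothing. So it suffices to show that an anomalous step $Q_i$ creates at most $s2^r(1+kr+r\omega)^r$ cliques. A clique $K$ created by $Q_i$ contains a $k$-set $h\subset Q_i$ with $h\notin\mathcal E_{i-1}$. Let $W(h)$ be the set of vertices $w\notin h$ such that all $k$-subsets of $h\cup\{w\}$ containing $w$ are in $\mathcal E_{i-1}$. Each $w\in K\setminus Q_i$ belongs to $W(h)$: these subsets lie in $K$, so they are in $\mathcal E_i$, and they are not inside $Q_i$. We claim that $|W(h)|\le kr+r\omega$. Then there are at most $s$ choices for $h$, at most $2^r$ for $K\cap Q_i$, and at most $(1+kr+r\omega)^r$ for $K\setminus Q_i\subset W(h)$, as required.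

At most $r\omega$ vertices lie in anomalous steps before $Q_i$. Let $w\in W(h)$ be another vertex. Since $k\ge2$, the $k$-subsets of $h\cup\{w\}$ containing $w$ cover $h\cup\{w\}$, so $h\cup\{w\}\subset\mathcal V_{i-1}$. The \emph{birth time} of a vertex or $k$-set is the first index $j$ with the vertex in $\mathcal V_j$ or the $k$-set in $\mathcal E_j$. Let $T$ be the largest birth time of a vertex of $h\cup\{w\}$, attained at $v$. Then $1\le T\le i-1$, as $|h\cup\{w\}|=k+1>|e_0|$. Let $f$ be any $k$-subset of $h\cup\{w\}$ containing $v$ and $w$. Then $f\in\mathcal E_{i-1}$, its birth time $j$ satisfies $T\le j\le i-1$, and $f\subset Q_j$. The step $Q_j$ is not anomalous, since it contains $w$, and not completed, since $f$ is new in it. So it is fresh, and $f$ contains a vertex born at time $j$, which gives $j\le T$. We conclude that $f\subset Q_T$. If $v=w$, this holds for all $k$-subsets of $h\cup\{w\}$ containing $w$, so $h\subset Q_T$ and $h\in\mathcal E_{i-1}$, a contradiction. Hence $v\in h$, and $w\in Q_T$ where $T\geq1$ is the birth time of a vertex of $h$. This leaves at most $kr$ possibilities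 for $w$.
\end{proof}

\subsection{The cliques near an edge form almost a tree}

A \emph{star} of size $l$ is a tuple $P=(e;K_1,\dots,K_l)$ of a $k$-set $e$ and $r$-sets $K_i\supset e$ that pairwise meet exactly in $e$; the order of the $K_i$ is ignored. In any order it is an exploration from $e$ with fresh steps only. Let $V_P=e\cup K_1\cup\dots\cup K_l$. The star is \emph{in $G$} if $e\in E$ and all $K_i$ are cliques of $G$. For fixed $e$ the sets $\binom{K_i}k\setminus\{e\}$ are pairwise disjoint, so Lemma~\ref{lem:disjoint} applies to stars at $e$ with $\lambda=\mu$.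

Each anomalous step costs a factor $n^{-\gamma}$, while all stars together cost only a fixed power of $n$, because $\mu=O(\log n)$. So a bounded number of anomalous steps is already impossible.

\begin{lemma}\label{lem:G}
There is a constant $\omega_0=\omega_0(k,r)$ such that the following event $\mathcal G$ has probability at least $1-n^{-2}$: there is no star in $G$ of size $l$ with $0\le l\le\mu$, continued as an exploration by at most $2\omega_0$ further cliques of $G$, each a fresh or an anomalous step, with exactly $\omega_0$ of them anomalous.
\end{lemma}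

\begin{proof}
Let $\omega_0$ be an integer with $\gamma\omega_0>k+C_0+2$. We bound the expected number of such structures. There are at most $n^k$ choices for $e$, the stars of size $l$ at $e$ have total weight at most $\mu^l/l!$, and there are at most $2^{2\omega_0+1}$ sequences of types for the further steps. Throughout the exploration there are $O(\log n)$ vertices and $k$-sets. By Lemma~\ref{lem:weights} a further fresh step has total weight $O(\log n)\hat\mu=O(\log^2n)$ (choose the old $k$-set, then the step), and an anomalous step has total weight $(\log n)^{O(1)}n^{-\gamma}$. The expectation is thus at most $n^k\exp(\mu)(\log n)^{O(1)}n^{-\gamma\omega_0}\le n^{k+C_0-\gamma\omega_0+o(1)}\le n^{-2}$.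
\end{proof}

Let $L:=\omega_0+F(\omega_0)$.

\begin{lemma}\label{lem:bad}
Suppose that $\mathcal G$ holds. Let $P=(e;K_1,\dots,K_l)$ be a star in $G$ with $0\le l\le\mu$, let $\mathcal R$ be a set of edges each of which is $e$ or an edge of some $K_i$, and let $\mathcal S$ be the set of cliques $K\notin\{K_1,\dots,K_l\}$ of $G$ containing a member of $\mathcal R$. Call $K\in\mathcal S$ \emph{bad} if $|K\cap V_P|>k$ or if there is $K'\in\mathcal S\setminus\{K\}$ with $K\cap K'\not\subset V_P$. Then at most $L$ members of $\mathcal S$ are bad. In particular, for every edge $e$, all but at most $L$ of the cliques at $e$ form a star.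
\end{lemma}

\begin{proof}
Continue the exploration $P$ in rounds. Every member of $\mathcal S$ is an allowed next step at any time. If some bad clique would be an anomalous step, append it. Otherwise, if some bad clique $K\ni f$, $f\in\mathcal R$, would be a fresh step, append it. It met the old vertices exactly in $f$, so $K\cap V_P=f$, and since $K$ is bad there are $K'\in\mathcal S\setminus\{K\}$ and a vertex $w\in(K\cap K')\setminus V_P\subset K\setminus f$. This $w$ is one of the vertices introduced by $K$. Now $K'$ contains $w$ and a member of $\mathcal R$, which lies in $V_P$, so it has at least $k+1$ old vertices and is not fresh; and it is not completed, by Lemma~\ref{lem:few}(i). So $K'$ is anomalous, and we append it in the same round. If neither case occurs, stop.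

Each round adds exactly one anomalous step and at most one fresh step. On $\mathcal G$ the process therefore stops after fewer than $\omega_0$ rounds. At that time every bad clique would be a completed step, so it is a clique of the current edge set. At most $\omega_0$ of them are fresh steps (the $K_i$ are excluded from $\mathcal S$), and at most $F(\omega_0)$ are not, by Lemma~\ref{lem:few}(ii).

For the last statement take $l=0$ and $\mathcal R=\{e\}$. Then $V_P=e$, $\mathcal S$ is the set of all cliques at $e$, and the cliques that are not bad pairwise meet exactly in $e$.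
\end{proof}

\section{Degrees: properties (P1)--(P3)}\label{sec:degrees}

\subsection*{Proof of (P1)}
The variable $\deg(I)$ is binomial with mean $D_{|I|}\ge np/(2\,k!)\ge n^{1/2}/(2\,k!)$. Chernoff's bound and a union bound over the $O(n^{k-1})$ sets $I$ show that (P1) fails with probability $\exp(-\Omega(n^{1/2}))$.

\subsection*{Proof of (P2), lower bound}
For an arbitrary $k$-set $e$ let $d(e)$ be the number of $r$-sets $K\supset e$ all of whose $k$-subsets other than $e$ are edges. This extends the earlier definition, is independent of $\xi_e$, and has mean $\mu$. We apply \eqref{eq:janson} to the sets $\binom Kk\setminus\{e\}$. If $K\ne K'$ contain $e$ and share another $k$-set, then $u=|K\cap K'|$ satisfies $k<u<r$. Given $K$ and $u$ there are at most $2^rn^{r-u}$ choices for $K'$, and $K'$ has $s-\binom uk$ $k$-subsets not inside $K$. By Lemma~\ref{lem:num}(b), $\bar\Delta\le\mu(1+O(n^{-\gamma}))$. With $t=(1-\delta)\mu$ we have $\varphi(-t/\mu)=1-\delta+\delta\log\delta$, so \eqref{eq:delta} gives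
\[
\mathbb P(d(e)\le\delta\mu)\le\exp\Bigl(-(1-o(1))\frac\mu{1+\varepsilon}\Bigr).
\]
Here the sharp form of Janson's inequality is needed; the quadratic form would lose a factor of about $2$ in the exponent. As $s-1\ge2$, we have $\mu\ge(1-o(1))(1+\varepsilon)^2\kappa\log n$, so the probability is at most $n^{-(1+\varepsilon)\kappa+o(1)}$, and the expected number of edges with $d(e)\le\delta\mu$ is at most $n^kp\cdot n^{-(1+\varepsilon)\kappa+o(1)}=n^{-\varepsilon\kappa+o(1)}\to0$. If $p\ge C_*p^*$, then $\mu/(1+\varepsilon)\ge(1-o(1))\frac12C_*\kappa\log n=(1-o(1))(\kappa+k+2)\log n$. The probability is then at most $n^{-k-2}$, and the expected number is at most $n^{-2}$.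

\subsection*{Proof of (P2), upper bound}
Let $C_2'=\max(\mathrm e^2,(k+2)/\kappa)$, where $\mathrm e$ is Euler's number, let $x=\lceil C_2'\mu\rceil$ and $C_2=C_2'+1$, so that $x+L\le C_2\mu$. On $\mathcal G$, an edge $e$ with $d(e)>C_2\mu$ is the center of a star of size $x$ in $G$, by Lemma~\ref{lem:bad}. For a fixed $k$-set $e$ this has probability at most $\mu^x/x!\le(\mathrm e\mu/x)^x\le\exp(-x)\le n^{-k-2}$ by Lemma~\ref{lem:disjoint} and \eqref{eq:mu}. The total failure probability is at most $\mathbb P(\mathcal G^c)+n^{-2}\le2n^{-2}$.

\subsection*{Proof of (P3)}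
A single edge is atypical with a probability that is only a small negative power of $n$. If (P3) fails at $e$, however, there are $l=\Theta(\log n)$ atypical edges near $e$ whose degrees deviate in the same direction. The sum of these degrees has mean $l\mu=\Theta(\log^2n)$, and a deviation by a constant factor has probability $\exp(-\Omega(\log^2n))$, which beats any polynomial number of configurations.

Let $l=\lfloor\zeta\mu/4\rfloor$. A \emph{marked star} is a star $P=(e;K_1,\dots,K_l)$ with $k$-sets $f_i\subset K_i$, $f_i\ne e$. Since $f_i\not\subset e=K_i\cap K_j$, we have $f_i\not\subset K_j$ for $j\ne i$; in particular the $f_i$ are distinct. The expected number of marked stars in $G$ is at most $n^k(s\mu)^l/l!\le n^k\exp(s\mu)=n^{O(1)}$.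

Suppose that $\mathcal G$ holds and that $e$ lies in more than $\zeta\mu$ cliques with an atypical edge other than $e$. By Lemma~\ref{lem:bad}, at least $\zeta\mu-L\ge2l$ of these cliques form a star. So $G$ contains a marked star $P$ in which all $f_i$ are \emph{low}, meaning $d(f_i)<(1-\eta)\mu$, or all $f_i$ are \emph{high}, meaning $d(f_i)>(1+\eta)\mu$.

Fix a marked star $P$ and condition on the event that it is in $G$. The $k$-subsets of the $K_i$ are then \emph{planted}, and the other indicators remain independent. Let $\mathcal Q_P$ be the family of $r$-sets $K$ with $K\cap V_P=f_i$ for some $i$, and for such $K$ let $S_K=\binom Kk\setminus\{f_i\}$. Every member of $S_K$ has a vertex outside $V_P$ and so is not planted, and $K$ is a clique if and only if $S_K\subset E$. As $|V_P|\le rl+k=O(\log n)$,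
\[
\lambda_P:=\sum_{K\in\mathcal Q_P}p^{|S_K|}=l\binom{n-|V_P|}{r-k}p^{s-1}\qquad\text{satisfies}\qquad(1-o(1))\,l\mu\le\lambda_P\le l\mu .
\]
Let $\mathcal B_P^-$ be the event that fewer than $(1-\eta)l\mu$ members of $\mathcal Q_P$ are cliques, and let $\mathcal B_P^+$ be the event that there are $x=\lceil(1+\eta/2)l\mu\rceil$ cliques $K\in\mathcal Q_P$ with pairwise disjoint sets $S_K$. We show that all $f_i$ low implies $\mathcal B_P^-$, that on $\mathcal G$ all $f_i$ high implies $\mathcal B_P^+$, and that both events have conditional probability $\exp(-\Omega(\log^2n))$ uniformly in $P$. Summing over $P$,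
\[
\mathbb P(\text{(P3) fails})\le\mathbb P(\mathcal G^c)+\sum_P\mathbb P(P\text{ in }G)\exp(-\Omega(\log^2n))\le2n^{-2}.
\]

\emph{Low edges.} The number $Y$ of cliques in $\mathcal Q_P$ is at most $\sum_id(f_i)$, which is less than $(1-\eta)l\mu$ if all $f_i$ are low. We bound $\bar\Delta$ for $Y$. Let $K\ne K'$ in $\mathcal Q_P$ with $K\cap V_P=f_i$, $K'\cap V_P=f_{i'}$ and $h\in S_K\cap S_{K'}$; then $h\not\subset V_P$. We fix $K$ and bound the sum of $p^{|S_{K'}\setminus S_K|}$ over $K'$.
\begin{itemize}
\item If $i=i'$, then $K\cap K'\supset f_i\cup h$ has size $u$ with $k<u<r$, and as in the proof of (P2) these $K'$ contribute $O(n^{-\gamma})$.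
\item If $i\ne i'$, let $u=|K'\cap(V_P\cup K)|$. The set $K'\cap(V_P\cup K)$ consists of $f_{i'}$ and some vertices of $K\setminus V_P$, among them a vertex of $h$. So $u\ge k+1$, and there are at most $l2^r$ choices for this set. If $u<r$, the $s-\binom uk$ $k$-subsets of $K'$ not inside $V_P\cup K$ belong to $S_{K'}\setminus S_K$, so these $K'$ contribute $O(l)\,n^{r-u}p^{s-\binom uk}=O(ln^{-\gamma})$. If $u=r$, then $K'$ is this set. We have $f_{i'}\not\subset K$ because $K\cap V_P=f_i\ne f_{i'}$, and a $k$-subset of $K'$ containing a vertex of $f_{i'}\setminus K$ and a vertex of $K'\setminus V_P$ belongs to $S_{K'}\setminus S_K$. These $K'$ contribute $O(lp)=O(ln^{-\gamma})$.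
\end{itemize}
Hence $\bar\Delta\le\lambda_P(1+O(ln^{-\gamma}))\le(1+o(1))l\mu$. With $t=\lambda_P-(1-\eta)l\mu\ge\eta l\mu/2$, inequality \eqref{eq:janson} bounds the conditional probability of $\mathcal B_P^-$ by $\exp(-\eta^2l\mu/10)$.

\emph{High edges.} Suppose that $\mathcal G$ holds and all $f_i$ are high. Apply Lemma~\ref{lem:bad} with $\mathcal R=\{f_1,\dots,f_l\}$. The only $K_j$ containing $f_i$ is $K_i$, so there are at least $(1+\eta)l\mu-l$ pairs $(i,K)$ with $f_i\in K\in\mathcal S$. At most $sL$ pairs have $K$ bad. A clique $K\in\mathcal S$ that is not bad satisfies $K\cap V_P=f_i$ for exactly one $i$, so it belongs to $\mathcal Q_P$ and to exactly one pair; and two such cliques intersect inside $V_P$, so their sets $S_K$ are disjoint. Since $(1+\eta)l\mu-l-sL\ge x$ for large $n$, the event $\mathcal B_P^+$ occurs. Lemma~\ref{lem:disjoint} with $\lambda'=l\mu$ and $y=\lfloor\eta l\mu/4\rfloor$ bounds its conditional probability by $(1+\eta/4)^{-y}=\exp(-\Omega(\log^2n))$, because $x-i\ge(1+\eta/4)l\mu$ for $i<y$. This completes the proof of (P3).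

\section{Spectral estimates: properties (P4) and (P5)}\label{sec:spectral}

\subsection{The inclusion matrices}

The matrix $R=R_{i,i'}$ is linear in the independent indicators, so \eqref{eq:bernstein} applies directly. Write $R=\sum_f(\xi_f-p)R_f$ over all $k$-sets $f$, where $R_f(I,I')=1$ if $I\cup I'=f$ and $0$ otherwise. The matrix $R_f$ is supported on pairs of subsets of $f$, so it has at most $4^k$ nonzero entries and $\|R_f\|\le2^k=:M$. The row of $\sum_fR_fR_f^T$ indexed by $I$ has sum equal to the number of triples $(f,I',I'')$ with $I\cup I'=f=I''\cup I'$ and the prescribed sizes, which is at most $n^{k-i}4^k$. In the same way the row sums of $\sum_fR_f^TR_f$ are at most $n^{k-i'}4^k$. Since $\mathbb E(\xi_f-p)^2\le p$ and the summands are positive semidefinite, $\sigma^2\le4^kS$ with $S:=p\,n^{k-\min(i,i')}\ge np\ge n^{1/2}$. For $t=C_4\sqrt{S\log n}$ we have $Mt/3\le S$ when $n$ is large, so \eqref{eq:bernstein} gives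
\[
\mathbb P(\|R\|\ge t)\le2n^k\exp\Bigl(-\frac{C_4^2\log n}{2(4^k+1)}\Bigr)\le n^{-3}
\]
for $C_4^2=2(4^k+1)(k+4)$. A union bound over fewer than $k^2$ pairs $(i,i')$ proves that (P5) fails with probability at most $n^{-2}$.

\subsection{The clique matrix: reduction to rainbow cliques}

The matrix $N$ has polynomial entries in the indicators and a random index set, so we use the trace method. The expansion of $\operatorname{tr}N^{2m}$ is a sum over closed walks that move from edge to edge through cliques. One clique offers $\binom s2$ different moves, and an edge can occur both as a position of the walk and as one of the $s-2$ other edges of a clique, whose product is centered. A random coloring of the vertices removes both ambiguities.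

Let $\chi\colon V\to[r]$. A set of vertices is \emph{rainbow} if its vertices have different colors. For a rainbow $r$-set $K$ and $c\in\binom{[r]}k$ let $K_c=K\cap\chi^{-1}(c)$, the \emph{$c$-edge} of $K$, which is its unique $k$-subset with color set $c$. Fix $a\ne b$ in $\binom{[r]}k$. For rainbow $k$-sets $x,y$ with color sets $a,b$ define
\[
B(x,y)=B^{ab}_\chi(x,y):=\sum_{K\supset x\cup y}W_K,\qquad W_K:=\xi_{K_a}\xi_{K_b}\bigl(X_K-p^{s-2}\bigr),\qquad X_K:=\prod_{c\ne a,b}\xi_{K_c},
\]
where $K$ runs over rainbow $r$-sets. The $c$-edges with $c\ne a,b$ are the \emph{inner} edges of $K$. The index sets of $B$ are deterministic.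

\begin{lemma}\label{lem:B}
For large $n$, all $\chi$ and all $a\ne b$: $\mathbb P(\|B\|\ge\hat\mu^{3/4})\le n^{-2(k+r)}$.
\end{lemma}

\begin{proof}[Proof of \textup{(P4)} from Lemma~\ref{lem:B}]
For distinct $e,f\in E$ let $N_\chi(e,f)$ be the number of rainbow cliques containing $e\cup f$ minus $p^{s-2}$ times the number of rainbow $r$-sets containing $e\cup f$, and let $N_\chi(e,e)=0$. Rows and columns of edges that are not rainbow vanish. Two distinct $k$-sets with the same color set lie in no common rainbow $r$-set. So, grouping the rainbow edges by color set, $N_\chi$ is an $s\times s$ block matrix with zero diagonal blocks whose $(a,b)$ block is the restriction of $B^{ab}_\chi$ to edges of $G$, and $\|N_\chi\|\le s\max_{a\neq b}\|B^{ab}_\chi\|$. Let $\chi$ be uniformly random and independent of $G$. Each $r$-set is rainbow with probability $r!/r^r$, so $N=\frac{r^r}{r!}\mathbb E_\chi N_\chi$. By Lemma~\ref{lem:B} the event $\max_{a\ne b}\|B^{ab}_\chi\|\ge\hat\mu^{3/4}$ has probability at most $s^2n^{-2(k+r)}$. By Markov's inequality, with probability at least $1-s^2n^{-(k+r)}\ge1-n^{-2}$ over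 $G$, its conditional probability over $\chi$ is at most $n^{-(k+r)}$. Always $\|N_\chi\|\le n^{k+r}$, by row sums. For such $G$ we get $\|N\|\le\frac{r^r}{r!}(s\hat\mu^{3/4}+1)\le C_3\mu^{3/4}$.
\end{proof}

\subsection{Proof of Lemma~\ref{lem:B}}

In this proof ``clique'' means rainbow $r$-set. We shall show $\mathbb E\operatorname{tr}(BB^T)^m\le n^{k}\,O(\hat\mu)^m$. The length $m$ is subject to two constraints. To absorb the factor $n^k$ we need $\hat\mu^{m/2}$ to be a large power of $n$, which forces $m$ to have order at least $\log n/\log\log n$. And a walk that returns to one of its earlier cliques has up to $2m$ options, which should not exceed the $\hat\mu$ options of a new clique. Both are met by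
\[
m:=\Bigl\lfloor\frac{C_6\log n}{\log\log n}\Bigr\rfloor,\qquad C_6:=6k+4r+2,
\]
for which $2m\le\log n\le\hat\mu$ when $n$ is large (note $\kappa\ge k-\frac1k>1$).

\medskip\noindent\emph{Step 1: expansion.} We have
\[
\mathbb E\operatorname{tr}(BB^T)^m=\sum_{\mathbf K}\mathbb E\prod_{i=1}^{2m}W_{K_i},
\]
where $\mathbf K=(K_1,\dots,K_{2m})$ runs over the sequences of cliques for which $K_{2i-1}$ and $K_{2i}$ have the same $b$-edge $y_i$, and $K_{2i}$ and $K_{2i+1}$ have the same $a$-edge $x_i$, with $K_{2m+1}:=K_1$. Let $x_0=x_m$ be the $a$-edge of $K_1$. Let $\Gamma$ be the bipartite multigraph whose vertices are the $k$-sets $x_i,y_i$ and whose edges are the distinct cliques $K$ of the sequence, with $K$ joining its $a$-edge and its $b$-edge. Then $\mathbf K$ is a closed walk $x_0,y_1,x_1,\dots,y_m,x_0$ in $\Gamma$ that uses every edge of $\Gamma$.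

If some clique $K$ occurs exactly once in $\mathbf K$ and none of its inner edges is a $k$-subset of another clique of $\mathbf K$, then $X_K-p^{s-2}$ has mean $0$ and is independent of all other factors, so the term vanishes. Call the remaining sequences \emph{admissible}. Let $\mathcal T$ be the set of distinct cliques of $\mathbf K$ and $\mathcal E$ the set of their $k$-subsets. Since $|X_K-p^{s-2}|\le\min(1,X_K+p^{s-2})$,
\[
\Bigl|\mathbb E\prod_iW_{K_i}\Bigr|\le\mathbb E\prod_{K\in\mathcal T}\xi_{K_a}\xi_{K_b}\bigl(X_K+p^{s-2}\bigr)=\sum_{\Theta\subseteq\mathcal T}p^{(s-2)|\mathcal T\setminus\Theta|}\,\mathbb E\Bigl[\prod_{K\in\mathcal T}\xi_{K_a}\xi_{K_b}\prod_{K\in\Theta}X_K\Bigr]\le2^{2m}p^{|\mathcal E|} .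
\]
Indeed, the last expectation involves all members of $\mathcal E$ except some inner edges of cliques in $\mathcal T\setminus\Theta$, of which there are at most $(s-2)|\mathcal T\setminus\Theta|$.

\medskip\noindent\emph{Step 2: walks as explorations.} The sequence $\mathbf K$ is an exploration from $x_0$, since $K_i$ contains the current position of the walk, and $K_i$ determines the next position. It has at most $2mr$ vertices. A fresh step meets the old vertices exactly in the current position. Let $\Sigma_\omega$ be the sum of $2^{2m}p^{|\mathcal E|}$ over the admissible sequences with exactly $\omega$ anomalous steps, so that $\mathbb E\operatorname{tr}(BB^T)^m\le\sum_\omega\Sigma_\omega$. There are at most $n^k$ choices for $x_0$.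

\medskip\noindent\emph{Step 3: many anomalous steps.} A crude bound suffices. By Lemma~\ref{lem:weights}, a fresh step has total weight at most $\hat\mu$, a completed step (this includes a repetition of an earlier clique) at most $(2mr)^r$, and an anomalous step at most $r(2mr)^rn^{-\gamma}$. There are $3^{2m}$ sequences of types. As $2m\le\log n$ and $\hat\mu=O(\log n)$, there is $C_7$ with
\[
\Sigma_\omega\le n^k(\log n)^{C_7m}n^{-\gamma\omega}\le n^{k+C_6C_7-\gamma\omega}.
\]
Let $\omega_1$ be an integer with $\gamma\omega_1>k+C_6C_7$. Then $\sum_{\omega\ge\omega_1}\Sigma_\omega\le1$ for large $n$.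

\medskip\noindent\emph{Step 4: few anomalous steps, the shape of $\Gamma$.} Let $\omega<\omega_1$. Now we can afford the factor $\hat\mu$ in only about half of the steps. Call a clique of $\mathcal T$ \emph{fresh} if its first occurrence is a fresh step and \emph{extra} otherwise. Extra cliques are cliques of $\mathcal E$ that are not fresh steps, so by Lemma~\ref{lem:few}(ii) their number is at most $n_1$, where $n_1:=F(\omega_1)$ if $\omega\ge1$ and $n_1:=0$ if $\omega=0$.

A fresh step leads to a vertex of $\Gamma$ not visited before: as $a\ne b$, the next position contains an element of $V$ outside the current position, and this element is new. We call the fresh clique the \emph{parent edge} of the vertex that it discovers. So the fresh cliques form a rooted forest on the vertices of $\Gamma$, whose roots are $x_0$ and the vertices discovered through extra cliques. If $\omega=0$, then $\Gamma$ is a tree rooted at $x_0$, every downward step is matched by an upward step that involves no choice, and the bound $O(\hat\mu)^m$ follows. If extra cliques exist, $\Gamma$ may have cycles, and the walk may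 pass a fresh clique on a cycle in one direction only. We separate these cliques from the others.

Call $x_0$ and the endpoints of extra cliques \emph{marked}; there are at most $1+2n_1$ marked vertices, and all roots are marked. A fresh clique is a \emph{core} clique if it lies on the forest path from a marked vertex to its root (Figure~\ref{fig:core}). We need three facts.
\begin{enumerate}
\item[(a)] \emph{Every vertex of $\Gamma$ is incident with at most $2+2n_1$ core cliques.} One may be its parent edge. The others lead down to disjoint subtrees, each containing a marked vertex.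
\item[(b)] \emph{A non-core fresh clique $K$ is traversed equally often downward and upward.} The subtree below $K$ has no marked vertex, so it does not contain $x_0$ and no extra clique ends in it. Thus $K$ is the only edge of $\Gamma$ leaving the subtree, and the walk starts and ends outside.
\item[(c)] \emph{All but at most $n_2:=sn_1$ fresh cliques occur at least twice.} Two fresh cliques do not share an inner edge: the later one meets all earlier cliques inside the current position, which is a $k$-set of color set $a$ or $b$. Hence an inner edge of an extra clique lies in at most one fresh clique, and a fresh clique that shares an inner edge with another clique of $\mathbf K$ shares it with an extra one (a shared $k$-set has the same color set in both, so it is inner in both). There are at most $sn_1$ such fresh cliques, and by admissibility every other fresh clique is repeated.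
\end{enumerate}
Fact (c) is the only place where the centering of $W_K$ is used.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.2]
\draw[line width=1.8pt] (0,0)--(1.6,0)--(1.6,-1.3)--(0,-1.3);
\draw[dashed,thick] (0,-1.3)--(0,0);
\draw (1.6,0)--(3.1,0)--(4.4,0.45);
\draw (3.1,0)--(4.4,-0.45);
\draw (1.6,-1.3)--(3.1,-1.3);
\filldraw (0,0) circle (2.2pt) node[left=3pt] {$x_0$};
\filldraw (0,-1.3) circle (2.2pt);
\filldraw[fill=white] (1.6,0) circle (2.2pt);
\filldraw[fill=white] (1.6,-1.3) circle (2.2pt);
\filldraw[fill=white] (3.1,0) circle (2.2pt);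
\filldraw[fill=white] (4.4,0.45) circle (2.2pt);
\filldraw[fill=white] (4.4,-0.45) circle (2.2pt);
\filldraw[fill=white] (3.1,-1.3) circle (2.2pt);
\end{tikzpicture}
\caption{A graph $\Gamma$: vertices are positions of the walk and edges are cliques. The solid edges are the fresh cliques and form a tree rooted at $x_0$; the dashed edge is an extra clique, and its endpoints (black) are marked. The thick edges, on the path from a marked vertex to the root, are the core. Each thin edge separates a subtree from $x_0$, so a closed walk from $x_0$ crosses it equally often in both directions.}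
\label{fig:core}
\end{figure}

\medskip\noindent\emph{Step 5: few anomalous steps, encoding.} Give each step of $\mathbf K$ one of eight labels, with additional data as follows.
\begin{center}
\begin{tabular}{clll}
label & step & data & total weight\\\hline
1 & first occurrence of a core clique & the clique & $\le\hat\mu$\\
2 & first occurrence of a non-core fresh clique & the clique & $\le\hat\mu$\\
3 & repeated core clique & index & $\le2+2n_1$\\
4 & non-core fresh clique, upward & none & $1$\\
5 & repeated non-core fresh clique, downward & earlier time & $\le2m\le\hat\mu$\\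
6 & anomalous step & the clique & $\le r(2mr)^rn^{-\gamma}$\\
7 & first occurrence of an extra clique, completed & the clique & $\le(2mr)^r$\\
8 & repeated extra clique & index & $\le n_1$
\end{tabular}
\end{center}
Given $x_0$ and the earlier steps with their labels, the label and data of step $i$ determine $K_i$. For label 3 the index refers to the cliques labeled 1 so far that are incident with the current position, at most $2+2n_1$ by (a). For label 4 the clique is the parent edge of the current position. For label 8 the index refers to the cliques labeled 6 or 7 so far. The weights for labels 1, 2, 6, 7 come from Lemma~\ref{lem:weights}; repeated cliques have weight $1$ each.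

Let $t_j$ be the number of steps with label $j$. Then $t_6=\omega$ and $t_6+t_7\le n_1$. The steps labeled 2 and 5 are the downward traversals of non-core fresh cliques, so $t_4=t_2+t_5$ by (b). By (c), $t_3\ge t_1-n_2$. Hence $2m\ge t_1+t_3+t_2+t_4+t_5\ge2(t_1+t_2+t_5)-n_2$, that is,
\[
t_1+t_2+t_5\le m+\frac{n_2}2 .
\]
Summing over the at most $8^{2m}$ label sequences with these properties, we get with $C_8:=\bigl(16(2+2F(\omega_1))\bigr)^2$
\[
\Sigma_\omega\le n^k\,2^{2m}\,8^{2m}(2+2n_1)^{2m}\,\hat\mu^{\,m+n_2/2}\,\bigl(r(2mr)^r\bigr)^{n_1}n^{-\gamma\omega}\le n^k(C_8\hat\mu)^m .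
\]
In the last step, the factor $\hat\mu^{n_2/2}(r(2mr)^r)^{n_1}n^{-\gamma\omega}$ equals $1$ for $\omega=0$, where $n_1=n_2=0$, and is at most $(\log n)^{O(1)}n^{-\gamma}\le1$ for $\omega\ge1$.

\medskip\noindent\emph{Step 6: conclusion.} Steps 3 and 5 give $\mathbb E\operatorname{tr}(BB^T)^m\le\omega_1n^k(C_8\hat\mu)^m+1$. Since $\|B\|^{2m}\le\operatorname{tr}(BB^T)^m$, Markov's inequality yields
\[
\mathbb P(\|B\|\ge\hat\mu^{3/4})\le\hat\mu^{-3m/2}\bigl(\omega_1n^k(C_8\hat\mu)^m+1\bigr)\le2\omega_1n^kC_8^m\hat\mu^{-m/2}.
\]
By \eqref{eq:mu}, $\log\hat\mu=(1+o(1))\log\log n$, so $\hat\mu^{m/2}=n^{C_6/2+o(1)}$, while $C_8^m=n^{o(1)}$. The probability is at most $n^{k-C_6/2+o(1)}=n^{-2(k+r)-1+o(1)}$. This proves Lemma~\ref{lem:B}, and with it Proposition~\ref{prop:typical}.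

\section{Below the threshold: proof of Theorem~\ref{thm:strong}(b)}\label{sec:below}

Let $0<\varepsilon<1$, $p\le(1-\varepsilon)p^*$ and $n^kp\to\infty$. Then $\mu\le(1+o(1))(1-\varepsilon)^{s-1}\kappa\log n$, and Lemma~\ref{lem:num}(b) applies. Let $Z$ be the number of edges in no clique. We use the second moment method, which makes the heuristic of the introduction rigorous: Harris' inequality bounds the first moment from below, and Janson's inequality bounds the second moment from above.

\emph{First moment.} For a $k$-set $e$ define $d(e)$ as in Section~\ref{sec:degrees}, independent of $\xi_e$. The event $d(e)=0$ is an intersection of $\binom{n-k}{r-k}$ decreasing events of probability $1-p^{s-1}$. By Harris' inequality and $\mu p^{s-1}\to0$,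
\[
\mathbb P(d(e)=0)\ge(1-p^{s-1})^{\binom{n-k}{r-k}}=\exp(-\mu-o(1)),\qquad\text{so}\qquad\mathbb EZ\ge\binom nkp\exp(-\mu-o(1)).
\]
This lower bound tends to infinity. If $\mu\le1$, this follows from $n^kp\to\infty$. If $\mu>1$, then $p>n^{-(r-k)/(s-1)}$, so $\binom nkp\ge n^{\kappa-o(1)}$, while $\exp(-\mu)\ge n^{-(1-\varepsilon)^{s-1}\kappa-o(1)}$.

\emph{Second moment.} Let $e\ne f$ be $k$-sets, and condition on $e,f\in E$. Let $X$ be the number of cliques containing exactly one of $e,f$. For an $r$-set $K$ containing exactly one of them let $S_K$ be the set of its other $s-1$ $k$-subsets. Since $|e\cup f|\ge k+1$, at most $\binom{n-k-1}{r-k-1}$ sets of size $r$ contain both, and $\binom{n-k-1}{r-k-1}p^{s-1}=\mu\cdot\frac{r-k}{n-k}\to0$. So $2\mu-o(1)\le\mathbb EX\le2\mu$. To bound $\Delta$, fix $K$ and sum $p^{|S_{K'}\setminus S_K|}$ over $K'\ne K$ with $S_K\cap S_{K'}\ne\emptyset$. By symmetry let $e\subset K$, $f\not\subset K$.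
\begin{itemize}
\item If $e\subset K'$, then $k<|K\cap K'|<r$, and the $k$-subsets of $K'$ not inside $K$ belong to $S_{K'}\setminus S_K$. As in Section~\ref{sec:degrees}, these $K'$ contribute $O(n^{-\gamma})$.
\item If $f\subset K'$, let $h\in S_K\cap S_{K'}$ and $u=|K'\cap(K\cup f)|\ge|f\cup h|\ge k+1$. There are at most $2^r$ choices for $K'\cap(K\cup f)$. If $u<r$, the $s-\binom uk$ $k$-subsets of $K'$ not inside $K\cup f$ belong to $S_{K'}\setminus S_K$, and Lemma~\ref{lem:num}(b) gives a contribution $O(n^{-\gamma})$. If $u=r$, a $k$-subset of $K'$ containing a vertex of $f\setminus K$ and a vertex of $K'\setminus f$ is neither $f$ nor inside $K$, which gives a contribution $O(p)=O(n^{-\gamma})$.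
\end{itemize}
Hence $\Delta=O(\mu n^{-\gamma})=o(1)$, uniformly in $e,f$. If neither $e$ nor $f$ lies in a clique then $X=0$, and \eqref{eq:janson} bounds the conditional probability of this by $\exp(-2\mu+o(1))$. Therefore
\[
\mathbb E[Z^2]\le\mathbb EZ+\Bigl(\binom nkp\Bigr)^2\exp(-2\mu+o(1))\le\mathbb EZ+(1+o(1))(\mathbb EZ)^2 .
\]
Chebyshev's inequality gives $\mathbb P(Z=0)\le\operatorname{Var}(Z)/(\mathbb EZ)^2\le1/\mathbb EZ+o(1)\to0$. An edge in no clique receives total weight $0$ under every weighting, so w.h.p.\ $G$ has no fractional $K_r^{(k)}$-decomposition. This completes the proof of Theorem~\ref{thm:strong}.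

\begin{thebibliography}{9}

\bibitem{JLR}
Janson, {\L}uczak and Ruci\'nski, \emph{Random Graphs}.

\bibitem{JS}
Felix Joos and Zak Smith, \emph{Fractional clique decompositions in random hypergraphs}, arXiv:2609.29943 (2026).

\bibitem{Tropp}
Tropp, \emph{User-friendly tail bounds for sums of random matrices}, Found. Comput. Math. 12 (2012).

\end{thebibliography}
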